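# Groups of exponent six: locally finite, but without a model companion

## Theorems A, B and C

For an integer $n>1$ let $\mathcal V_n$ be the variety of groups satisfying the identity $x^n=1$, and let $T_n$ be its theory in the language $\{\cdot,{}^{-1},1\}$. The variety $\mathcal V_n$ is *locally finite* if every finitely generated group in it is finite; in that case one says that the Burnside problem has a positive solution for exponent $n$.

**Theorem A.** $\mathcal V_6$ is locally finite, but $T_6$ has no model companion. Hence the following conjecture is false: *for every integer $n>1$, the theory $T_n$ has a model companion if and only if the Burnside problem has a positive solution for exponent $n$.*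

The problem comes from Yawara Ishida, Ryosuke Mizuno and Kota Takeuchi, "Existence of a Model Companion for Groups of Exponent 3", arXiv:2609.30061 (2026).

Theorem A is a special case of a statement about products of varieties. For a prime $p$ let $\mathfrak A_m$ be the variety of abelian groups satisfying $x^m=1$, and let $\mathfrak A_p\mathfrak B$ be the variety of groups $G$ with a normal subgroup $N\in\mathfrak A_p$ such that $G/N\in\mathfrak B$. For a finite group $G$ let $O_{p'}(G)$ be its largest normal subgroup of order prime to $p$.

**Theorem B.** Let $p$ be a prime and let $\mathfrak B$ be a variety of groups, nilpotent of class exactly $c\ge 2$, satisfying $x^e=1$ with $p\nmid e$. Let $\mathfrak V\supseteq\mathfrak A_p\mathfrak B$ be a locally finite variety such that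
$$(\mathrm H)\qquad G/O_{p'}(G)\in\mathfrak A_p\mathfrak B\quad\text{for every finite }G\in\mathfrak V .$$
Then the theory of $\mathfrak V$ has no model companion.

**Theorem C.** Let $p$ be a prime and $\mathfrak B$ a nilpotent variety of exponent $e$ prime to $p$. Then $\mathfrak A_p\mathfrak B$ is locally finite, and its theory has a model companion if and only if $\mathfrak B$ is abelian.

What do these say? The conjecture has two directions, and Theorem A refutes "locally finite implies model companion", at $n=6$. The other direction is neither needed nor addressed here, and nothing below decides the cases $n=3,4$. For $n=2$ the conjecture is correct, as we check by hand in a moment. "Class exactly $c$" means that every group in $\mathfrak B$ has class at most $c$ and some group in $\mathfrak B$ has class $c$. Condition (H) says that $\mathfrak V$ may be larger than $\mathfrak A_p\mathfrak B$, but only because of normal $p'$-subgroups. Theorem C says that, for products, the dividing line is commutativity of $\mathfrak B$. So local finiteness is not enough even for a soluble variety such as $\mathfrak A_2\mathfrak N$,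 where $\mathfrak N$ is the variety of groups of class at most $2$ and exponent $3$. That variety will be our running example.

## Existentially closed groups and model companions

**Definition.** A theory $T^*$ is *model complete* if every embedding between models of $T^*$ is elementary. A *model companion* of $T$ is a model complete theory $T^*$ such that every model of $T$ embeds in a model of $T^*$ and every model of $T^*$ embeds in a model of $T$.

**Definition.** Let $\mathfrak X$ be a variety of groups. A group $M\in\mathfrak X$ is *existentially closed* (e.c.) if every existential formula with parameters in $M$ that holds in some $N\in\mathfrak X$ with $M\le N$ already holds in $M$.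

The theory of a variety is axiomatized by identities, so its models are exactly the groups in the variety, and the class of models is closed under subgroups and unions of chains. We use three textbook facts.

* (F1) If $T^*$ is model complete, every formula is equivalent modulo $T^*$ to an existential formula.
* (F2) (Robinson's test) $T^*$ is model complete if, whenever $M\le N$ are models of $T^*$, every existential formula with parameters in $M$ that holds in $N$ holds in $M$.
* (F3) Every group in a variety $\mathfrak X$ embeds in an e.c. group of $\mathfrak X$.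

**Example 1 ($n=2$).** A group with $x^2=1$ is an $\mathbb F_2$-vector space. I claim that the theory $T^*$ of *infinite* $\mathbb F_2$-vector spaces is the model companion of $T_2$. Clearly every $\mathbb F_2$-vector space embeds in an infinite one. For model completeness let $M\le N$ be infinite and let an existential formula with parameters in $M$ hold in $N$. The parameters span a finite space $A\le M$; together with the witnesses they span a finite space $B\le N$. Since $M$ is infinite, it contains a subspace $A\oplus A'$ with $\dim A'=\dim B-\dim A$. So $B$ embeds in $M$ over $A$, and the images of the witnesses are witnesses in $M$. Now use (F2).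

## Finite groups in $\mathfrak A_p\mathfrak B$

**Conventions.** $[a,b]=a^{-1}b^{-1}ab$; longer commutators are left-normed, $[a,b,c]=[[a,b],c]$; and $\langle v\rangle^G$ is the normal closure of $v$ in $G$. When $P$ acts on an abelian group $V$ written additively, then in $V\rtimes P$ we have $gvg^{-1}=g\cdot v$, so
$$[v,g]=g^{-1}\cdot v-v.\qquad(1)$$
In particular the conjugates of $v\in V$ are the elements $g\cdot v$.

Throughout, $\mathfrak B$ is nilpotent of exponent $e$ with $p\nmid e$. Nilpotent groups of finite exponent are locally finite.

**(G1) $\mathfrak A_p\mathfrak B$ is a locally finite variety.** It is closed under subgroups, quotients and products (use $N\cap H$, $NK/K$, $\prod N_i$). If $G$ is finitely generated, then $G/N\in\mathfrak B$ is finite, so $N$ has finite index and is finitely generated. Being elementary abelian, $N$ is finite.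

**(G2) The subgroup $V(G)$.** Let $G\in\mathfrak A_p\mathfrak B$ be finite, with $N$ as in the definition. By Cauchy's theorem $|G/N|$ is prime to $p$. So $N$ is the normal, elementary abelian Sylow $p$-subgroup, it contains all elements of $p$-power order, and
$$V(G):=\{x\in G:x^p=1\}=N .$$
As $V(G)$ is abelian, $G/V(G)\in\mathfrak B$ acts on it by conjugation. If $H\le G$, then $V(H)=H\cap V(G)$.

**(G3) Complements.** By Schur–Zassenhaus, $G=V(G)\rtimes P$ with $P\cong G/V(G)$, and all complements are conjugate. Every $p'$-subgroup $L\le G$ lies in a complement: $L$ and $P\cap V(G)L$ are both complements of $V(G)$ in $V(G)L$ (for the second, apply Dedekind's law to $V(G)\le V(G)L$), so $L=(P\cap V(G)L)^g\le P^g$ for some $g$. Conversely $V\rtimes P\in\mathfrak A_p\mathfrak B$ whenever $V\in\mathfrak A_p$ and $P\in\mathfrak B$.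

**Example 2.** The alternating group $A_4=V_4\rtimes C_3$ lies in $\mathfrak A_2\mathfrak A_3$, and $V(A_4)=V_4$. The group $S_3$ has exponent $6$ but is not in $\mathfrak A_2\mathcal V_3$: its only normal $2$-subgroup is $1$, and $S_3$ does not have exponent $3$. So $\mathcal V_6$ is strictly larger than $\mathfrak A_2\mathcal V_3$. In accordance with (H), $S_3/O_{2'}(S_3)=S_3/A_3\cong C_2$ lies in $\mathfrak A_2\mathcal V_3$.

**Example 3.** The group $Q$ of upper unitriangular $3\times3$ matrices over $\mathbb F_3$ has order $27$, is nonabelian of class $2$, and has exponent $3$, because $(1+n)^3=1+3n+3n^2+n^3=1$ for strictly upper triangular $n$. A two-generator group of class at most $2$ and exponent $3$ consists of the elements $x^iy^j[x,y]^k$ with $0\le i,j,k\le2$, so has order at most $27$. Hence $Q$ is the relatively free group of rank $2$ in $\mathfrak N$.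

## Obstructions to amalgamation, and how large they are

Let $\mathfrak X$ be a locally finite variety and $T$ its theory. For $A\le B$ and $A\le M$ in $\mathfrak X$, say that $B$ and $M$ are *amalgamable over $A$* if there are $D\in\mathfrak X$ and embeddings of $B$ and $M$ into $D$ that agree on $A$.

A sensible first attempt is to *prove* that local finiteness gives a model companion, by writing axioms for the e.c. groups. An e.c. group $M$ must contain, over each finite $A\le M$, a copy of every finite $B\ge A$ that is amalgamable with $M$ over $A$. If $B$ is not amalgamable with $M$, compactness provides a finite $C\le M$ that already obstructs. If the size of $C$ can be bounded, everything is first order: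

**Criterion.** Let $\mathfrak X$ be a locally finite variety. Suppose that for all finite $A\le B$ in $\mathfrak X$ there is $k$ such that whenever $M\in\mathfrak X$ is e.c., $A\le M$, and $B$ is not amalgamable with $M$ over $A$, there is $C$ with $A\le C\le M$, $|C|\le k$, and $B,C$ not amalgamable over $A$. Then $T$ has a model companion.

*Proof.* For finite $A$ let $\Delta_A(\bar x)$ be the quantifier-free formula saying that $\bar x$ enumerates a copy of $A$ (multiplication table and distinctness). For $B\ge A$ let $\Delta_B(\bar x,\bar y)$ say the same for $B$, with $\bar x$ the part belonging to $A$. Let $T^*$ be $T$ together with, for all finite $A\le B$ in $\mathfrak X$, the axiom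
$$\forall\bar x\Big(\Delta_A(\bar x)\to\exists\bar y\,\Delta_B(\bar x,\bar y)\ \vee\ \bigvee_C\exists\bar y\,\Delta_C(\bar x,\bar y)\Big),$$
where $C$ runs over the groups in $\mathfrak X$ containing $A$ with $|C|\le k(A,B)$ that are not amalgamable with $B$ over $A$. Up to isomorphism over $A$ there are finitely many.

*E.c. groups satisfy $T^*$.* Let $M$ be e.c. and $A\le M$. If $B$ is amalgamable with $M$ over $A$, then some $N\ge M$ in $\mathfrak X$ contains a copy of $B$ over $A$, and since $M$ is e.c. so does $M$. Otherwise, by hypothesis, some $C$ of the list occurs in $M$ over $A$.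

*Models of $T^*$ are e.c.* Let $M\models T^*$, $M\le N\in\mathfrak X$, and let an existential formula with parameters in $M$ hold in $N$. Let $A$ be the finite group generated by the parameters and $B\le N$ the finite group generated by $A$ and the witnesses. No $C$ of the list can occur in $M$ over $A$, since then $N$ would amalgamate $B$ and $C$ over $A$. So $B$ embeds in $M$ over $A$, and the formula holds in $M$.

Thus the models of $T^*$ are exactly the e.c. groups of $\mathfrak X$. By (F2) $T^*$ is model complete, by (F3) every model of $T$ embeds in a model of $T^*$, and $T\subseteq T^*$. $\square$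

Local finiteness has delivered everything except the bound $k$, and that is the exact point where the attempt stops. An example shows what is at stake.

**Example 4.** Work in $\mathfrak A_2\mathfrak A_3$. Let $A=\langle v\rangle\times\langle w\rangle$ be the Klein four-group. Let $C=A_4$ with $V(C)=A$, and let $B=\langle v\rangle\times A_4$ with $w$ an involution of the factor $A_4$. Then $B$ contains $t$ of order $3$ centralizing $v$ but not $w$. These are not amalgamable over $A$: in a finite amalgam $D$ the quotient $D/V(D)$ is abelian, so the action of $t$ on $V(D)$ commutes with that of $D$, and $C_{V(D)}(t)$ is normal in $D$. It contains $v$, hence also $w$, which is conjugate to $v$ in $C$. This is a contradiction.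

The obstruction was that $w\in\langle v\rangle^C$. In a group $M$ the fact $w\in\langle v\rangle^M$ is certified by writing $w$ as a product of conjugates of $v$. Is the number of conjugates bounded, if one may pass to larger groups of the variety? For abelian quotients the answer can be computed by hand.

**Example 5 (three conjugates suffice in $\mathfrak A_2\mathfrak A_3$).** Let $G=V\rtimes P\in\mathfrak A_2\mathfrak A_3$ be finite with $V=V(G)$, let $v\in V$, and let $w\in\langle v\rangle^G$. I claim that $G$ has a finite extension $D\in\mathfrak A_2\mathfrak A_3$ in which $w$ is a product of three conjugates of $v$. Let $\omega\in\mathbb F_4$ have order $3$ and decompose $V'=\mathbb F_4\otimes V=\bigoplus_\chi V^\chi$ over the characters $\chi:P\to\mathbb F_4^*$. Let $E=(\mathbb Z/3)^{\hat P}$ act on $V^\chi$ by the scalar $\omega^{t_\chi}$, and put $D=V'\rtimes(P\times E)$, with $V'$ regarded as an $\mathbb F_2$-space; it contains $G$ via $x\mapsto1\otimes x$. We have $w=\sum_ga_g\,gv$ with $a_g\in\mathbb F_2$, so $w_\chi=c_\chi v_\chi$ with $c_\chi=\sum_g a_g\chi(g)\in\mathbb F_4$. Every $c\in\mathbb F_4$ is a sum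 of three cube roots of unity: $0=1+\omega+\omega^2$, and $c=c+1+1$ for $c\ne0$. Choosing three such roots for each $\chi$ gives $t^{(1)},t^{(2)},t^{(3)}\in E$ with $w=t^{(1)}v+t^{(2)}v+t^{(3)}v$.

So when $P$ is abelian a larger group can shorten any word, by scaling the eigenspaces independently. To defeat the bound we need a configuration $(v,w)$ that no larger group of the variety can shorten. That is where a nonabelian $\mathfrak B$ enters: commutator relations survive in every overgroup.

## Exponent six and condition (H)

This section deduces Theorem A from Theorem B, with $p=2$, $\mathfrak B=\mathcal V_3$, $\mathfrak V=\mathcal V_6$.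

**Inputs.** $\mathcal V_6$ is locally finite: M. Hall, *Solution of the Burnside problem for exponent six*, Illinois J. Math. 2 (1958). Groups of exponent $3$ are nilpotent of class at most $3$ (Levi–van der Waerden 1933; Robinson, *A Course in the Theory of Groups*, 12.3.5–12.3.6). By Example 3, $\mathcal V_3$ is not abelian, so its class is some $c\ge2$. Finally $\mathfrak A_2\mathcal V_3\subseteq\mathcal V_6$: if $G/N$ has exponent dividing $3$ and $N$ has exponent dividing $2$, then $x^3\in N$ and $x^6=1$.

**Condition (H).** Let $G$ be finite of exponent dividing $6$. Then $G$ is a $\{2,3\}$-group, so $O_{2'}(G)=O_3(G)$. Put $\bar G=G/O_3(G)$; then $O_3(\bar G)=1$. By Burnside's $p^aq^b$-theorem $\bar G$ is soluble. Its Fitting subgroup is $O_2(\bar G)\times O_3(\bar G)=O_2(\bar G)$, and in a soluble group the Fitting subgroup contains its centralizer: $C_{\bar G}(O_2(\bar G))\le O_2(\bar G)$. Let $S$ be a Sylow $2$-subgroup of $\bar G$. It has exponent dividing $2$, so it is elementary abelian. It contains $O_2(\bar G)$, hence centralizes it, hence lies in it. So $S=O_2(\bar G)$ is normal and elementary abelian, and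 $\bar G/S$ is a $3$-group of exponent dividing $3$. Thus $\bar G\in\mathfrak A_2\mathcal V_3$, which is (H).

So Theorem A follows from Theorem B, and we turn to Theorem B. Fix $p,\mathfrak B,c,e,\mathfrak V$ as there.

## An existential formula that detects $w\notin\langle v\rangle^G$

In Example 4 the element $t$ acted *centrally*, fixed $v$ and moved $w$, and this contradicted $w\in\langle v\rangle^D$. In a variety of class $c$, the elements that are sure to act centrally are the commutators of weight $c$. So let $\varphi(v,w)$ be
$$\exists a_1\dots a_c\ \big([v,x]=1\ \wedge\ [w,x]\neq1\ \wedge\ [w,x]^p=1\big),\qquad x:=[a_1,\dots,a_c].\qquad(2)$$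
The clause $[w,x]^p=1$ will deal with $O_{p'}$. The next two lemmas say that $\varphi$ is incompatible with $w\in\langle v\rangle^G$, and that $\varphi$ can be forced whenever finitely many elements do not yet certify $w\in\langle v\rangle^G$ modulo $O_{p'}$.

**Lemma 1.** Let $H\in\mathfrak V$, $v,w\in H$, $v^p=w^p=1$, $w\in\langle v\rangle^H$. Then $H\not\models\varphi(v,w)$.

*Proof.* Suppose $a_1,\dots,a_c$ are witnesses. As $\mathfrak V$ is locally finite, there is a finite $E\le H$ containing $v,w,a_1,\dots,a_c$ and the finitely many conjugating elements needed for $w\in\langle v\rangle^E$. By (H), $\bar E=E/O_{p'}(E)\in\mathfrak A_p\mathfrak B$. Let $V=V(\bar E)$; then $\bar v,\bar w\in V$. The image of $x$ in $\bar E/V\in\mathfrak B$ lies in $\gamma_c(\bar E/V)$, which is central because the class is at most $c$. So the action of $\bar x$ on $V$ commutes with the action of $\bar E$, and $C_V(\bar x)$ is normal in $\bar E$. It contains $\bar v$, hence $\bar w$. Therefore $[w,x]\in O_{p'}(E)$. Since also $[w,x]^p=1$, we get $[w,x]=1$, a contradiction. $\square$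

Let $Q$ be the relatively free group of $\mathfrak B$ of rank $c$ on $x_1,\dots,x_c$. It is finite. Put $q=[x_1,\dots,x_c]$. Then $q\in\gamma_c(Q)$ is central. Also $q\ne1$: otherwise $[x_1,\dots,x_c]=1$ would be a law of $\mathfrak B$, and since $\gamma_c(G)$ is generated by the left-normed commutators of weight $c$, every group in $\mathfrak B$ would have class less than $c$.

**Lemma 2.** Let $C\in\mathfrak V$ be finite, $v,w\in C$, $v^p=w^p=1$, and $w\notin\langle v\rangle^C\,O_{p'}(C)$. Then $C$ embeds in a finite $H\in\mathfrak V$ with $H\models\varphi(v,w)$.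

*Proof.* **Step 1: separate $w$ from the normal closure of $v$.** Let $\bar C=C/O_{p'}(C)$, which by (H) is $V\rtimes P$ with $V=V(\bar C)$, $P\in\mathfrak B$. Let $U=\langle\bar v\rangle^{\bar C}\le V$. The preimage of $U$ in $C$ is $\langle v\rangle^CO_{p'}(C)$, so $\bar w\in V\setminus U$. By Maschke's theorem ($p\nmid|P|$) $V=U\oplus U'$ as $\mathbb F_pP$-modules. Write $\bar w=u+u'$ with $u\in U$, $0\neq u'\in U'$.

**Step 2: adjoin a copy of $Q$ that acts on $U'$ only.** Put $V'=U\oplus(U'\otimes_{\mathbb F_p}\mathbb F_pQ)$. Let $P$ act on $U$ and on the factor $U'$, trivially on $\mathbb F_pQ$; let $Q$ act by left multiplication on $\mathbb F_pQ$, trivially on $U$ and on the factor $U'$. The two actions commute. The map $y+y'\mapsto y+y'\otimes1$ is an injective $P$-equivariant map $V\to V'$, so $\bar C\le H':=V'\rtimes(P\times Q)\in\mathfrak A_p\mathfrak B\subseteq\mathfrak V$.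

**Step 3: restore $O_{p'}(C)$.** Let $H=C\times H'\in\mathfrak V$ and embed $C$ by $g\mapsto(g,\bar g)$. Take $a_i=(1,x_i)$, so that $x=(1,q)$. Then $[v,x]=(1,[\bar v,q])=1$, because $\bar v\in U$ and $Q$ centralizes $U$. By (1),
$$[w,x]=(1,\,q^{-1}\bar w-\bar w)=(1,\;u'\otimes(q^{-1}-1)),$$
which is nontrivial since $u'\ne0$ and $q^{-1}\neq1$, and its $p$-th power is $1$ since it lies in $V'$. So $H\models\varphi(v,w)$. $\square$

If $T^*$ were a model companion, $\neg\varphi$ would be existential modulo $T^*$. Its witnesses would generate a group $C$ of bounded order, and by Lemma 2 that group would have to prove $w\in\langle v\rangle^CO_{p'}(C)$ with boundedly many conjugates. So Theorem B comes down to producing $w\in\langle v\rangle^G$ whose length in conjugates of $v$ is large in *every* larger group.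

## Counting weights: words that no overgroup can shorten

**The picture in $\mathfrak A_2\mathfrak N$.** Let $\omega\in\mathbb F_4$ have order $3$, and let $\mathbb F_4^{3^m}$ have basis $e_a$, $a\in\mathbb F_3^m$, with unit vectors $u_j\in\mathbb F_3^m$. Put $s_ie_a=\omega^{a_i}e_a$ and $y_je_a=e_{a+u_j}$. Applying $s_i^{-1}y_j^{-1}s_iy_j$ to $e_a$ gives $\omega^{\delta_{ij}}e_a$, so $[s_i,y_j]=\omega^{\delta_{ij}}$ is scalar. These matrices generate a group of class $2$ and exponent $3$: the $s_i$ commute with each other, as do the $y_j$, each generator has order $3$, and in class $2$ we have $(gh)^3=g^3h^3[h,g]^3$. Let $S=\langle s_1,\dots,s_m\rangle$ and take $v=e_0$, which $S$ fixes, and $w=\sum_jy_jv=\sum_je_{u_j}$. The summands of $w$ are eigenvectors of $S$ for $m$ different characters. And a conjugate $gv$ of $v$ should be an $S$-eigenvector even for $g$ in an overgroup, because for $\sigma\in S$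
$$\sigma g v=g\sigma[\sigma,g]v=[\sigma,g]\,gv\qquad\text{if }[\sigma,g]\text{ is central}.$$
So a sum of $k$ conjugates should show at most $k$ characters of $S$.

Two points need care. First, in an overgroup the central element $[\sigma,g]$ need not act on $v$ as a scalar; we split the module under the characters of the central subgroup $\gamma_c$. Second, if $\mathfrak B$ has class greater than $2$, then $[\sigma,g]$ need not be central in an overgroup; we take $\sigma$ inside $\gamma_{c-1}$.

**Lemma 3.** For every $m\ge1$ there are a finite group $G_m\in\mathfrak A_p\mathfrak B$ with $O_{p'}(G_m)=1$ and elements $v,w\in V(G_m)$ with $w\in\langle v\rangle^{G_m}$, such that whenever $G_m\le D\in\mathfrak A_p\mathfrak B$, $D$ finite, and $w$ is a product of $k$ conjugates of $v$ in $D$, then $k\ge m$.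

*Proof.* **Step 1: commuting elements $s_i\in\gamma_{c-1}$ with dual partners $y_j$.** In $Q$ let $s=[x_1,\dots,x_{c-1}]$ ($s=x_1$ if $c=2$), so $[s,x_c]=q$. Let $d>1$ be the order of $q$, let $\ell$ be a prime dividing $d$, and put $y=x_c^{d/\ell}$. Since $[s,x_c]=q$ is central, $[s,x_c^n]=q^n$ for all $n$. So $z_0:=[s,y]=q^{d/\ell}$ is central of order $\ell$. As $\ell\mid d\mid e$, we have $\ell\ne p$.

We need $\langle s\rangle\cap\langle z_0\rangle=1$. The assignment $x_i\mapsto x_i$ $(i<c)$, $x_c\mapsto1$ extends to an endomorphism $\pi$ of the relatively free group $Q$. It fixes $s$, and $\pi(q)=[s,1]=1$, so $\pi(z_0)=1$. If $s^a=z_0^b$, applying $\pi$ gives $s^a=1$.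

Now glue $m$ copies of $Q$ along $\langle z_0\rangle$: in $Q^m$ let
$$K=\Big\{(z_0^{k_1},\dots,z_0^{k_m}):\ \sum k_i\equiv0\bmod\ell\Big\},$$
a central subgroup, and let $P=Q^m/K\in\mathfrak B$. Let $s_i,y_i$ be the images of $s,y$ taken in the $i$-th coordinate. The image of $z_0$ taken in the $i$-th coordinate is the same for all $i$; call it $z$. It is central. It has order $\ell$, because the tuple $(z_0^k,1,\dots,1)$ lies in $K$ only if $\ell\mid k$. Put $S=\langle s_1,\dots,s_m\rangle$. Then:

* $s_i\in\gamma_{c-1}(P)$, and $S$ is abelian because different coordinates commute;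
* $[s_i,y_j]=z^{\delta_{ij}}$;
* $S\cap\langle z\rangle=1$: if $\prod s_i^{a_i}\in\langle z\rangle$, then the tuple $(s^{a_1},\dots,s^{a_m})$ has all its coordinates in $\langle z_0\rangle$, so every $s^{a_i}=1$ and $\prod s_i^{a_i}=1$.

**Step 2: a module element fixed by $S$ on which $z$ acts without fixed part.** Let $V=\mathbb F_pP$ be the left regular module, $G_m=V\rtimes P\in\mathfrak A_p\mathfrak B$, and
$$v=(1-z)\sum_{\sigma\in S}\sigma,\qquad w=\sum_{j=1}^m y_jv .$$
Since $z\notin S$, the cosets $S$ and $zS$ are disjoint, so $v\ne0$. Since $z$ is central,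
$$\sigma v=v\ \ (\sigma\in S),\qquad(1+z+\dots+z^{\ell-1})v=(1-z^\ell)\sum_{\sigma\in S}\sigma=0.\qquad(3)$$
The element $w$ is a product of $m$ conjugates of $v$, so $w\in\langle v\rangle^{G_m}$.

**Step 3: $O_{p'}(G_m)=1$.** Let $R$ be a normal $p'$-subgroup of $G_m$. Then $[R,V]\le R\cap V=1$. Since $P$ acts faithfully on $V$, $C_{G_m}(V)=V$. So $R\le V$ and $R=1$.

**Step 4: set up an arbitrary overgroup.** Let $G_m\le D\in\mathfrak A_p\mathfrak B$ with $D$ finite. Put $V_D=V(D)$ and $P_D=D/V_D\in\mathfrak B$. By (G2) $G_m\cap V_D=V(G_m)=V$, so $V\le V_D$ and $P$ embeds in $P_D$. Let $Z=\gamma_c(P_D)$. It is central in $P_D$, abelian of exponent dividing $e$, and contains $z=[s_1,y_1]$. Let $F\supseteq\mathbb F_p$ be a finite field containing a primitive $e$-th root of unity. As $p\nmid|Z|$,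
$$F\otimes V_D=\bigoplus_{\lambda:Z\to F^*}W_\lambda ,$$
where $Z$ acts on $W_\lambda$ by the scalars $\lambda$. As $Z$ is central, each $W_\lambda$ is $P_D$-invariant, so the projections $x\mapsto x_\lambda$ commute with $P_D$. Since $v\ne0$, choose $\lambda$ with $v_\lambda\neq0$. By (3), $\sigma v_\lambda=v_\lambda$ for $\sigma\in S$, and $(1+\lambda(z)+\dots+\lambda(z)^{\ell-1})v_\lambda=0$. If $\lambda(z)$ were $1$, this would say $\ell v_\lambda=0$, which is false because $\ell\ne0$ in $F$. So $\lambda(z)\ne1$.

**Step 5: every conjugate of $v$ contributes one character of $S$.** Let $\sigma\in S$, $g\in P_D$. As $\sigma\in\gamma_{c-1}(P)\le\gamma_{c-1}(P_D)$, we have $[\sigma,g]\in\gamma_c(P_D)=Z$. From $\sigma g=g\sigma[\sigma,g]$ we get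
$$\sigma(gv_\lambda)=g\sigma[\sigma,g]v_\lambda=\lambda([\sigma,g])\,gv_\lambda .\qquad(4)$$
Here $\sigma\mapsto\lambda([\sigma,g])$ is a character of $S$, because $[\sigma\sigma',g]=[\sigma,g]^{\sigma'}[\sigma',g]=[\sigma,g][\sigma',g]$. So $gv_\lambda$ is an eigenvector of $S$.

**Step 6: count.** The group $S$ is abelian of exponent dividing $e$, so $W_\lambda$ is the direct sum of its eigenspaces for the characters of $S$. Suppose $w$ is a product of $k$ conjugates of $v$ in $D$, that is, $w=\sum_{i=1}^kg_iv$ with $g_i\in P_D$. Then $w_\lambda=\sum_i g_iv_\lambda$ has nonzero components for at most $k$ characters of $S$. On the other hand $w_\lambda=\sum_{j=1}^my_jv_\lambda$. By (4) the $j$-th summand, which is nonzero, has the character determined by $s_i\mapsto\lambda(z)^{\delta_{ij}}$. These $m$ characters are distinct because $\lambda(z)\ne1$. So exactly $m$ characters occur in $w_\lambda$, and $k\ge m$. $\square$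

## No existential formula is equivalent to $\neg\varphi$: proof of Theorem B

Suppose $T^*$ is a model companion of the theory $T$ of $\mathfrak V$. Every model of $T^*$ embeds in a group of $\mathfrak V$, so it lies in $\mathfrak V$.

**Step 1: fix the bound before choosing the group.** By (F1) there is an existential formula $\theta(v,w)=\exists z_1\dots z_r\,\theta_0(v,w,\bar z)$, $\theta_0$ quantifier-free, equivalent to $\neg\varphi(v,w)$ modulo $T^*$. Let $N$ be the order of the relatively free group of rank $r+2$ in $\mathfrak V$, which is finite. Every group in $\mathfrak V$ with $r+2$ generators has order at most $N$. Put $m=N+1$, take $G_m,v,w$ from Lemma 3, and embed $G_m\in\mathfrak A_p\mathfrak B\subseteq\mathfrak V$ in a model $M$ of $T^*$.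

**Step 2: extract a small certificate.** Since $w\in\langle v\rangle^{G_m}\subseteq\langle v\rangle^M$, Lemma 1 gives $M\models\neg\varphi(v,w)$. So $M\models\theta_0(v,w,\bar z)$ for some $\bar z\in M$. Let $C=\langle v,w,\bar z\rangle\le M$; then $|C|\le N$.

**Step 3: $w\in\langle v\rangle^C\,O_{p'}(C)$.** Otherwise Lemma 2 gives a finite $H\in\mathfrak V$ with $H\ge C$ and $H\models\varphi(v,w)$. Embed $H$ in a model $M'$ of $T^*$. As $\varphi$ is existential, $M'\models\varphi(v,w)$. But $\theta_0$ is quantifier-free, so its truth at $(v,w,\bar z)$ depends only on $C$, and $M'\models\theta_0(v,w,\bar z)$. Hence $M'\models\theta(v,w)$, that is, $M'\models\neg\varphi(v,w)$, a contradiction.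

**Step 4: a short word modulo $O_{p'}(C)$.** Write $w=un$ with $u\in\langle v\rangle^C$, $n\in O_{p'}(C)$. In the finite group $\langle v\rangle^C$ the element $u$ is a product of conjugates of $v$ in $C$ (inverses are positive powers). In a shortest such product, of length $k$, the $k+1$ initial segments, including the empty one, are distinct. So $k<|\langle v\rangle^C|\le N$.

**Step 5: remove $n$ and contradict Lemma 3.** Let $D=\langle C,G_m\rangle\le M$, a finite group, and $\bar D=D/O_{p'}(D)\in\mathfrak A_p\mathfrak B$ by (H). The group $G_m\cap O_{p'}(D)$ is a normal $p'$-subgroup of $G_m$, hence trivial by Lemma 3; so $G_m$ embeds in $\bar D$. The images $\bar v,\bar w$ lie in $V(\bar D)$, and so does $\bar u$, a product of conjugates of $\bar v$. So $\bar n=\bar u^{-1}\bar w\in V(\bar D)$ has order dividing $p$. But $n$ has order prime to $p$. Hence $\bar n=1$, and $\bar w=\bar u$ is a product of $k<N+1=m$ conjugates of $\bar v$ in $\bar D\ge G_m$. This contradicts Lemma 3. $\square$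

This proves Theorem B, and with it Theorem A.

## Abelian $\mathfrak B$: amalgamation read off from characters

We now prove Theorem C. Local finiteness is (G1). If $\mathfrak B$ is not abelian, its class is some $c\ge2$, and Theorem B applies with $\mathfrak V=\mathfrak A_p\mathfrak B$; condition (H) is trivial since quotients stay in the variety. So there is no model companion.

Now let $\mathfrak B$ be abelian and let $e$ be its exact exponent. Then $\mathfrak B=\mathfrak A_e$: the free group of rank one in $\mathfrak B$ is cyclic of order $e$, every finite abelian group of exponent dividing $e$ embeds in a power of it, and a group lies in a variety as soon as its finitely generated subgroups do. Put $\mathfrak X=\mathfrak A_p\mathfrak A_e$; "amalgamable" means amalgamable inside $\mathfrak X$. We verify the Criterion.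

If $e=1$, $\mathfrak X$ consists of $\mathbb F_p$-vector spaces. Any two extensions of $A$ amalgamate over $A$ (in $(B\oplus M)/\{(a,-a):a\in A\}$), so the hypothesis of the Criterion is vacuous. From now on $e\ge2$.

**Setup.** Let $f$ be the order of $p$ modulo $e$ and $F=\mathbb F_{p^f}=\mathbb F_p(\zeta)$, with $\zeta$ a primitive $e$-th root of unity. For a finite abelian group $P$ of exponent dividing $e$ let $\hat P=\mathrm{Hom}(P,F^*)$, and for a finite $\mathbb F_pP$-module $X$ write $F\otimes X=\bigoplus_{\chi\in\hat P}X^\chi$.

Fix a finite $A\in\mathfrak X$, $V_A=V(A)$, and a complement $P_A$. For every finite $C\ge A$ in $\mathfrak X$ choose, by (G3), a complement $P_C\supseteq P_A$ to $V_C=V(C)$; by (G2) $V_A=A\cap V_C$. For $\alpha\in\hat P_A$ and $\gamma\in\hat P_C$ say that $\gamma$ is *over* $\alpha$ if $\gamma|_{P_A}=\alpha$. Every $\alpha$ has some $\gamma$ over it: the restriction map $\hat P_C\to\hat P_A$ has kernel of order $|P_C/P_A|$, and $|\hat P_C|=|P_C|$, so it is onto. We have $V_A^\alpha\subseteq\bigoplus_{\gamma\text{ over }\alpha}V_C^\gamma$. For $x\in V_A^\alpha$ let $x_\gamma$ be its component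 in $V_C^\gamma$, and put
$$K_\gamma=\{x\in V_A^\alpha:x_\gamma=0\},$$
an $F$-subspace of $V_A^\alpha$.

**Example 6.** Return to Example 4, with $p=2$, $e=3$, $F=\mathbb F_4$. Here $P_A=1$, the only $\alpha$ is trivial, and $V_A^\alpha=Fv\oplus Fw$. For $C=A_4$ identify $V_C$ with $\mathbb F_4$, with $v=1$, $w=\omega$, and the generator of $P_C=C_3$ acting as multiplication by $\omega$. Under $F\otimes\mathbb F_4\cong F\oplus F$, $\lambda\otimes x\mapsto(\lambda x,\lambda x^2)$, the two coordinates are the eigenspaces for the two nontrivial characters, and $av+bw\mapsto(a+b\omega,\,a+b\omega^2)$. So the nontrivial characters give the lines $F(\omega v+w)$ and $F(\omega^2v+w)$, and the trivial one gives $K=V_A^\alpha$. For $B=\langle v\rangle\times A_4$ the trivial character $\beta$ has $K_\beta=Fw$. Then $K_\beta+K_\gamma=V_A^\alpha$ for all three $\gamma$, so $\bigcap_\gamma(K_\beta+K_\gamma)\ne K_\beta$. The next lemma says that this is the reason for the failure of amalgamation in Example 4.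

**Lemma 4.** Finite $B,C\ge A$ in $\mathfrak X$ are amalgamable over $A$ if and only if for all $\alpha\in\hat P_A$:

1. $\bigcap_\gamma(K_\beta+K_\gamma)=K_\beta$ for each $\beta\in\hat P_B$ over $\alpha$;
2. $\bigcap_\beta(K_\beta+K_\gamma)=K_\gamma$ for each $\gamma\in\hat P_C$ over $\alpha$.

Here $\beta,\gamma$ in the intersections range over the characters of $P_B,P_C$ over $\alpha$.

*Proof.* **Necessity, step 1: put $P_B$ and $P_C$ in one complement.** Let $D$ be an amalgam generated by $B$ and $C$; it is finite. As $P_B,P_C$ are abelian and contain $P_A$, they lie in $C_D(P_A)$, whose normal Sylow $p$-subgroup is $C_{V_D}(P_A)$, where $V_D=V(D)$. By (G3) let $R\ge P_C$ be a complement to it in $C_D(P_A)$; then $P_B^g\le R$ for some $g\in C_D(P_A)=C_{V_D}(P_A)R$. Writing $g=hr$ with $h\in C_{V_D}(P_A)$, $r\in R$, we get $P_B^h\le R^{r^{-1}}=R$, so we may take $g\in C_{V_D}(P_A)$. Conjugation by $g$ fixes $V_B\le V_D$ and $P_A$ pointwise, hence $A$ pointwise. Replacing the embedding of $B$ by its conjugate under $g$, we may assume $P_B,P_C\le R$. As $R\cap V_D=1$, $R$ embeds in $D/V_D$, so $R$ is abelian of exponent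 dividing $e$.

**Necessity, step 2: compare components.** Let $\beta$ be over $\alpha$ and let $b\in\bigcap_\gamma(K_\beta+K_\gamma)$. Let $\rho\in\hat R$ with $\rho|_{P_B}=\beta$, and put $\gamma=\rho|_{P_C}$, which is over $\alpha$. Write $b=k+k'$ with $k\in K_\beta$, $k'\in K_\gamma$. Since $V_B^{\beta'}\subseteq\bigoplus_{\rho'|_{P_B}=\beta'}V_D^{\rho'}$ for every $\beta'$, the $V_D^\rho$-component of $k$ is that of $k_\beta=0$. Likewise the $V_D^\rho$-component of $k'$ is that of $k'_\gamma=0$. So the $V_D^\rho$-component of $b$ is $0$ for every $\rho$ with $\rho|_{P_B}=\beta$. Hence $b_\beta=0$, that is, $b\in K_\beta$. The inclusion $K_\beta\subseteq\bigcap_\gamma(K_\beta+K_\gamma)$ is clear. This is condition 1; condition 2 is symmetric.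

**Sufficiency, step 1: construct the amalgam.** Let $P=(P_B\times P_C)/\{(a,a^{-1}):a\in P_A\}$. It contains $P_B$ and $P_C$ with intersection $P_A$, has exponent dividing $e$, and its characters are the pairs $(\beta,\gamma)$ that agree on $P_A$. For such a pair over $\alpha$ let
$$W^{\beta\gamma}=(V_B^\beta\oplus V_C^\gamma)\big/\{(x_\beta,-x_\gamma):x\in V_A^\alpha\},\qquad W=\bigoplus_{(\beta,\gamma)}W^{\beta\gamma},$$
with $P$ acting on $W^{\beta\gamma}$ by the scalars $(\beta,\gamma)$. Regard $W$ as an $\mathbb F_pP$-module. Define
$$F\otimes V_B\to W,\ b\mapsto\sum_{\beta,\gamma}[b_\beta,0];\qquad F\otimes V_C\to W,\ d\mapsto\sum_{\beta,\gamma}[0,d_\gamma].$$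
They are equivariant for $P_B$ and $P_C$ respectively. They agree on $F\otimes V_A$, because $[x_\beta,0]=[0,x_\gamma]$ for $x\in V_A^\alpha$.

**Sufficiency, step 2: injectivity.** The first map sends $V_B^\beta$ into $\bigoplus_\gamma W^{\beta\gamma}$, so its kernel is the sum of its intersections with the $V_B^\beta$. Let $b\in V_B^\beta$ map to $0$, with $\beta$ over $\alpha$. Then for every $\gamma$ over $\alpha$ there is $x^{(\gamma)}\in V_A^\alpha$ with $x^{(\gamma)}_\beta=b$ and $x^{(\gamma)}_\gamma=0$, so $x^{(\gamma)}\in K_\gamma$. Any two of these differ by an element of $K_\beta$. Let $x$ be one of them. Then $x=(x-x^{(\gamma)})+x^{(\gamma)}\in K_\beta+K_\gamma$ for all $\gamma$, so $x\in K_\beta$ by condition 1, and $b=x_\beta=0$. By condition 2 the second map is injective too.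

Hence $D=W\rtimes P\in\mathfrak X$ contains $B=V_B\rtimes P_B$ and $C=V_C\rtimes P_C$, and the embeddings agree on $A=V_A\rtimes P_A$. $\square$

Look at what the lemma uses of $C$. A $\gamma$ with $K_\gamma=V_A^\alpha$ has no effect in condition 1, and condition 2 holds trivially for it. So, for fixed $A\le B$, whether $B$ and $C$ are amalgamable over $A$ depends only on the sets
$$\mathcal K_\alpha(C)=\{K_\gamma:\gamma\text{ over }\alpha,\ K_\gamma\neq V_A^\alpha\}\qquad(\alpha\in\hat P_A),\qquad(5)$$
where an empty intersection means $V_A^\alpha$. For given $A$ there are only finitely many possibilities for these sets. It remains to realize each of them in a group of bounded size, next to $C$. The tool is the group of independent scalars from Example 5, with one scalar for each possible $K$ instead of one for each character.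

**Lemma 5.** There is $k=k(A)$ such that every finite $C\ge A$ in $\mathfrak X$ has a finite extension $C'\in\mathfrak X$ containing a subgroup $C_0\ge A$ with $|C_0|\le k$ and $\mathcal K_\alpha(C_0)=\mathcal K_\alpha(C)$ for all $\alpha\in\hat P_A$.

*Proof.* **Step 1: labels and Frobenius.** Let $\mathcal L$ be the finite set of pairs $(\alpha,K)$ with $\alpha\in\hat P_A$ and $K\le V_A^\alpha$ an $F$-subspace. Give $\gamma\in\hat P_C$ the label $l(\gamma)=(\gamma|_{P_A},K_\gamma)\in\mathcal L$. Let $\Phi$ be the bijection of $F\otimes V_C$ with $\Phi(\lambda\otimes x)=\lambda^p\otimes x$. It commutes with $P_C$, and $\Phi(\mu x)=\mu^p\Phi(x)$ for $\mu\in F$. So it maps $V_C^\gamma$ onto $V_C^{\gamma^p}$, preserves $F\otimes V_A$, and satisfies $(\Phi x)_{\gamma^p}=\Phi(x_\gamma)$; hence it maps $K_\gamma$ onto $K_{\gamma^p}$. Putting $\Phi(\alpha,K)=(\alpha^p,\Phi K)$ we get a permutation of $\mathcal L$ with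
$$l(\gamma^{p^i})=\Phi^i\,l(\gamma).\qquad(6)$$

**Step 2: adjoin one scalar for each label.** Let $E=(\mathbb Z/e)^{\mathcal L}$ and, for $l\in\mathcal L$, let $\eta_l\in\hat E$ be $\eta_l(t)=\zeta^{t_l}$. Put $V'=F\otimes V_C=\bigoplus_\gamma V_C^\gamma$, regarded as an $\mathbb F_p$-space. Let $E$ act on $V_C^\gamma$ by the scalars $\varepsilon_\gamma:=\eta_{l(\gamma)}$. This commutes with $P_C$. Let
$$C'=V'\rtimes(P_C\times E)\in\mathfrak X ,$$
which contains $C=V_C\rtimes P_C$ via $x\mapsto1\otimes x$ on $V_C$. Let $C_0=\langle A,E\rangle=V_0\rtimes P_0$, where $P_0=P_A\times E$ and $V_0$ is the $\mathbb F_pP_0$-submodule generated by $V_A$. Since $V_A$ is $P_A$-invariant, $V_0=\sum_{t\in E}tV_A$, so $\dim V_0\le|E|\dim V_A$. As $|E|=e^{|\mathcal L|}$ depends only on $A$, the order of $C_0$ is bounded in terms of $A$.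

**Step 3: describe the components in $F\otimes_{\mathbb F_p}V'$.** The characters of $P_0$ over $\alpha$ are the pairs $(\alpha,\varepsilon)$, $\varepsilon\in\hat E$, and components may be computed in $F\otimes_{\mathbb F_p}V'\supseteq F\otimes V_0$. Now $V'$ is itself an $F$-space on which $P_C\times E$ acts $F$-linearly, so we must untwist $F\otimes_{\mathbb F_p}V'$. Let $V'^{[i]}$ be $V'$ with $F$ acting by $\lambda*x=\lambda^{p^i}x$. I claim that
$$F\otimes_{\mathbb F_p}V'\to\bigoplus_{i=0}^{f-1}V'^{[i]},\qquad\lambda\otimes x\mapsto(\lambda^{p^i}x)_{0\le i<f}\qquad(7)$$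
is an equivariant $F$-linear isomorphism. Linearity and equivariance are clear. For bijectivity we may take $V'=F$, by choosing an $F$-basis. If $\lambda_1,\dots,\lambda_f$ is an $\mathbb F_p$-basis of $F$, then $\sum_j\lambda_j\otimes x_j$ goes to $(\sum_j\lambda_j^{p^i}x_j)_i$. The matrix $(\lambda_j^{p^i})_{i,j}$ is invertible: a relation $\sum_ic_i\lambda_j^{p^i}=0$ for all $j$ would make the additive polynomial $\sum_{i<f}c_iX^{p^i}$, of degree at most $p^{f-1}$, vanish on all $p^f$ elements of $F$, so all $c_i=0$.

On $V_C^\gamma\subseteq V'^{[i]}$ the group $P_0$ acts by the scalars $(\gamma|_{P_A},\varepsilon_\gamma)$, hence by the $*$-scalars $(\gamma|_{P_A},\varepsilon_\gamma)^{p^{-i}}$. So the $(\alpha,\varepsilon)$-part of (7) is the sum over $i$ of those $V_C^\gamma\subseteq V'^{[i]}$ with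
$$\gamma|_{P_A}=\alpha^{p^i}\quad\text{and}\quad\varepsilon_\gamma=\varepsilon^{p^i}.\qquad(8)$$

**Step 4: compute $K_{(\alpha,\varepsilon)}$.** Let $x=\sum_j\lambda_j\otimes a_j\in V_A^\alpha$ with $a_j\in V_A$. In (7) its $i$-th coordinate is $\sum_j\lambda_j^{p^i}\otimes a_j=\Phi^i(x)$. For $\gamma$ as in (8), $(\Phi^ix)_\gamma=\Phi^i(x_\delta)$ with $\delta=\gamma^{p^{-i}}$, which is over $\alpha$; and $\varepsilon_\gamma=\eta_{\Phi^il(\delta)}$ by (6). Since $\Phi$ is bijective, we obtain
$$K_{(\alpha,\varepsilon)}=\bigcap\{K_\delta:\ \delta\text{ over }\alpha,\ \eta_{\Phi^il(\delta)}=\varepsilon^{p^i}\text{ for some }0\le i<f\},\qquad(9)$$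
an empty intersection being $V_A^\alpha$.

**Step 5: the intersection in (9) has at most one distinct member.** Suppose $\delta$ (with $i$) and $\delta'$ (with $j$) both contribute. Then
$$\eta_{\Phi^jl(\delta')}=\varepsilon^{p^j}=\big(\eta_{\Phi^il(\delta)}\big)^{p^{j-i}},$$
where powers of $p$ are read modulo $e$. Each side is a character of $(\mathbb Z/e)^{\mathcal L}$ that depends on exactly one coordinate (here $e\ge2$ is used). Comparing coordinates, $\Phi^jl(\delta')=\Phi^il(\delta)$ and $\zeta^{p^{j-i}}=\zeta$. The latter says $p^{j-i}\equiv1$ modulo $e$, so $f\mid j-i$, and $i=j$ because $0\le i,j<f$. Then $l(\delta)=l(\delta')$, and $K_\delta=K_{\delta'}$.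

So every $K_{(\alpha,\varepsilon)}$ is $V_A^\alpha$ or one of the $K_\delta$ with $\delta$ over $\alpha$. Every such $K_\delta$ occurs: take $\varepsilon=\eta_{l(\delta)}$, to which $\delta$ contributes with $i=0$. Hence $\mathcal K_\alpha(C_0)=\mathcal K_\alpha(C)$. $\square$

**End of the proof of Theorem C.** We verify the Criterion with $k=k(A)$. Let $M\in\mathfrak X$ be e.c., $A\le M$, and let $B\ge A$ be finite and not amalgamable with $M$ over $A$.

**Step 1: a finite obstruction, of unknown size.** Some finite $C$ with $A\le C\le M$ is not amalgamable with $B$ over $A$. Otherwise the theory $T$ together with the diagrams of $M$ and of $B$ (sharing the names of the elements of $A$) would be finitely satisfiable: a finite part mentions finitely many elements of $M$, which together with $A$ generate a finite $C$, and an amalgam of $B$ and $C$ satisfies it. By compactness $B$ and $M$ would be amalgamable over $A$. Consequently no finite $C_1$ with $C\le C_1\le M$ is amalgamable with $B$ over $A$.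

**Step 2: a bounded obstruction, in an extension.** By Lemma 5 each such $C_1$ has a finite extension $C_1'\in\mathfrak X$ containing some $C_0\ge A$ with $|C_0|\le k$ and $\mathcal K_\alpha(C_0)=\mathcal K_\alpha(C_1)$ for all $\alpha$. By Lemma 4, in the form of the remark at (5), $C_0$ is not amalgamable with $B$ over $A$. Let $\bar a$ enumerate $A$, and let $\Theta(\bar a)$ be the existential formula saying that one of the finitely many isomorphism types over $A$ of groups in $\mathfrak X$ of order at most $k$, containing $A$ and not amalgamable with $B$ over $A$, occurs. Then $C_1'\models\Theta(\bar a)$.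

**Step 3: back into $M$.** The theory $T\cup\mathrm{Diag}(M)\cup\{\Theta(\bar a)\}$ is finitely satisfiable: a finite part of $\mathrm{Diag}(M)$ involves only elements of some finite $C_1$ with $C\le C_1\le M$, and $C_1'$ satisfies it together with $\Theta(\bar a)$. So $\Theta(\bar a)$ holds in some $M'\ge M$ in $\mathfrak X$. As $M$ is e.c., $\Theta(\bar a)$ holds in $M$. This gives a subgroup of $M$ containing $A$, of order at most $k$, not amalgamable with $B$ over $A$. The Criterion applies, and the theory of $\mathfrak A_p\mathfrak A_e$ has a model companion. $\blacksquare$
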